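
\newtheorem{theorem}{Theorem}
\newtheorem{corollary}[theorem]{Corollary}
\newtheorem{proposition}[theorem]{Proposition}
\newtheorem{lemma}[theorem]{Lemma}
\newtheorem*{conjecture}{Conjecture}

\title{Online coloring with random arrivals can cost more than $k\log n$ colors}


\begin{abstract}
An adversary fixes a $k$-colorable graph on $n$ vertices, its vertices arrive in uniformly random order, and each arriving vertex must be colored irrevocably. It was conjectured that, with $n$ and $k$ known in advance, $O(k\log n)$ colors suffice in expectation, uniformly in $k$ and $n$. We disprove this. For large $k$ and $20\log k\log\log k\le\log n\le\sqrt k$, every randomized online algorithm, even one with unlimited computing power, needs $\Omega\bigl(k\log n\cdot\sqrt{\log k/\log\log k}\,/\log\log n\bigr)$ colors in expectation on some $k$-colorable $n$-vertex graph. The hard graphs are trees of blocks with a proper $k$-coloring that is hidden by random permutations. The main step bounds the information about these permutations that the revealed edges contain.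
\end{abstract}

\section{The question and the answer}

In online graph coloring an adversary fixes a graph $G=(V,E)$ with $n$ vertices, which are revealed one at a time. When a vertex $v$ arrives, the algorithm learns the edges between $v$ and the vertices that arrived earlier, and must immediately and irrevocably give $v$ a color different from the colors of its earlier neighbors. In the \emph{random-order model} the graph is fixed by the adversary, but the arrival order is a uniformly random permutation of $V$. For a randomized algorithm, expectations are over the arrival order and the internal randomness. A graph is $k$-colorable if its chromatic number is at most $k$.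

Yoneda and Yoneda \cite{YY} show that for every $k\ge3$, when $n$ and $k$ are known in advance, a randomized online algorithm in this model colors every $k$-colorable $n$-vertex graph with $O(k^3\log^2k\,\log^4n)$ colors in expectation. The following conjecture is from the same source.

\begin{conjecture}[\cite{YY}]
In the random-order model, when both $n$ and $k$ are known in advance, there exists a randomized online algorithm that colors any $k$-colorable $n$-vertex graph using $O(k\log n)$ colors in expectation.
\end{conjecture}

Here the $O(\cdot)$ is meant uniformly in both parameters: there is an absolute constant $C>0$ such that for all integers $k\ge1$ and $n\ge2$ there is a randomized online algorithm (which may depend on $n$ and $k$) whose expected number of colors on every $k$-colorable $n$-vertex graph is at most $C\,k\log n$. We show that this is false. Logarithms are natural, and $[k]=\{1,\dots,k\}$.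

\begin{theorem}\label{thm:main}
There are $c_0>0$ and $k_0$ such that for all integers $k\ge k_0$ and $n$ with
\[
20\,\log k\,\log\log k\ \le\ \log n\ \le\ \sqrt k ,
\]
and for every randomized online algorithm, there is a $k$-colorable $n$-vertex graph on which, in the random-order model, the expected number of colors is at least
\[
c_0\;k\log n\cdot\frac{\sqrt{\log k/\log\log k}}{\log\log n}.
\]
\end{theorem}

The algorithm is computationally unrestricted and may depend arbitrarily on $n$ and $k$.

\begin{corollary}\label{cor:main}
The conjecture is false. Moreover:
\begin{enumerate}
\item For each $\alpha<\frac12$, no uniform bound $C\,k(\log k)^\alpha\log n$ holds.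
\item For $k=\lfloor\exp((\log\log n)^3)\rfloor$ and $n$ large, the number of colors that can be forced exceeds $k\log n$ by a factor $\Omega\bigl(\sqrt{\log\log n/\log\log\log n}\bigr)$.
\item For $k=\lfloor\exp(\log n/(20\log\log n))\rfloor$ and $n$ large, this factor is $\Omega\bigl(\sqrt{\log n}/(\log\log n)^2\bigr)$.
\end{enumerate}
\end{corollary}

\begin{proof}
For (1), and for the conjecture (the case $\alpha=0$), let $n=\lceil\exp(20\log k\log\log k)\rceil$ with $k\to\infty$. Then $\log\log n=(1+o(1))\log\log k$, the hypotheses hold for large $k$, and Theorem~\ref{thm:main} gives at least $c'k\log n\cdot\sqrt{\log k}/(\log\log k)^{3/2}$ colors with a constant $c'>0$. This exceeds $Ck(\log k)^\alpha\log n$ for large $k$.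

For (2), $\log k\sim(\log\log n)^3$ and $\log\log k\sim3\log\log\log n$. Hence $20\log k\log\log k\le\log n$ for large $n$, and $\log n\le\sqrt k$ because $\log\log n\le\frac12\log k$. The factor is of order $(\log\log n)^{3/2}/\bigl(\sqrt{\log\log\log n}\,\log\log n\bigr)$.

For (3), $\log k\le\log n/(20\log\log n)$ and $\log\log k\le\log\log n$, so $20\log k\log\log k\le\log n$; also $\log n\le\sqrt k$ for large $n$. Since $\log k\sim\log n/(20\log\log n)$ and $\log\log k\sim\log\log n$, the factor is of order $\sqrt{\log n/(\log\log n)^2}/\log\log n$.
\end{proof}

The result refutes the statement uniform in $k$ and $n$. It does not decide the dependence on $n$ for a fixed $k\ge3$.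

\paragraph{Where the bound comes from.}
A random order still leaves the adversary about $\log n$ time \emph{scales}. If a vertex is replaced by $m$ identical non-adjacent copies and arrival times are uniform in $[0,1]$, the first copy typically arrives at a time of order $1/m$, and $m$ may be anything from $1$ to $n$. So one part of the graph can be made to appear after another. Our graphs consist of $J$ such parts, called levels, with $J$ of order $\log n/\log\log n$: each further level multiplies the number of vertices by a power of $J$, which is the source of the factor $\log\log n$ in the denominator. The gain is that a level costs the algorithm, on average, not only about $k$ new colors but about $kS$, where $S$ is of order $\sqrt{\log k/\log\log k}$. Section~\ref{sec:toy} explains how.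

\section{Two levels by hand}\label{sec:toy}

The main idea is visible in a two-level example in which we choose the arrival order ourselves. Let $k$ be even.

Take $16$ disjoint cliques $B$, each with vertices $(B,1),\dots,(B,k)$, and one more clique $A$ with vertices $(A,1),\dots,(A,k)$. For each clique draw an independent uniform permutation $\pi_B$ (or $\pi_A$) of $[k]$, which the algorithm never sees, and call $\pi_B(i)$ the \emph{hue} of $(B,i)$. Each vertex $v$ of $A$, of hue $\chi_v$, receives $d=\lceil24\log k\rceil$ independent \emph{links}. A link picks a uniformly random clique $B$ among the $16$, lets $i^*=\pi_B^{-1}(\chi_v)$ be the index in $B$ with the same hue as $v$, picks a uniform $\frac k2$-subset $H$ of $[k]\setminus\{i^*\}$, and joins $v$ to all $(B,i)$ with $i\in H$. Coloring every vertex by its hue is proper, so the graph is $k$-colorable. The $16$ cliques arrive first, then $A$, in a fixed order of the vertices.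

\begin{proposition}
Any deterministic algorithm uses more than $\frac32k$ colors with probability $1-O(1/k)$ over the permutations and the links.
\end{proposition}

\begin{proof}
The coloring of the $16$ cliques does not depend on the permutations or the links. Let $F(a)$ be the fraction of these cliques that use the color $a$, and let $y_B(a)$ be the hue of the vertex of $B$ colored $a$. Each clique uses $k$ colors, so $\sum_aF(a)=k$ and at most $2k$ colors have $F(a)\ge\frac12$; call them \emph{heavy}.

For a heavy color $a$, the hues $y_B(a)$ of the cliques $B$ using it are independent and uniform. A given hue occurs at least five times among them with probability at most $2^{16}k^{-5}$. So with probability at least $1-2^{17}k^{-3}$ no heavy color takes any hue in more than four cliques.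

Assume this. For a heavy $a$ and a vertex $v$ of $A$, at least $8-4=4$ of the $16$ cliques use $a$ with $y_B(a)\ne\chi_v$. A link of $v$ goes to such a clique with probability at least $\frac14$, and then the vertex colored $a$ has index different from $i^*$, so this index lies in $H$ with probability $\frac{k/2}{k-1}\ge\frac12$. Thus each link makes $a$ unavailable to $v$ with probability at least $\frac18$, and all links fail with probability at most $(7/8)^d\le e^{-d/8}\le k^{-3}$. Summing over at most $k\cdot2k$ pairs $(v,a)$, we see that with probability $1-O(1/k)$ no vertex of $A$ has a heavy color.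

Then the $k$ colors on $A$ contribute less than $\frac k2$ to $\sum_aF(a)=k$. If $K$ colors are used in total, the other $K-k$ contribute at most $1$ each. So $K-k>\frac k2$.
\end{proof}

A color used widely below is lost above, unless it happens to have mostly the hue of the vertex that wants it. With a threshold $\eta$ in place of $\frac12$, and with more cliques and links, the last count reads $K>(2-\eta)k$. Three things are missing for Theorem~\ref{thm:main}.

\smallskip
\noindent\textbf{Order.} We chose the order. In the random-order model we replace a vertex of level $j$ (counted from the bottom, $J$ levels) by $4^{J-j}$ copies. With constant probability its first copy then arrives in a time window reserved for level $j$, and the windows of lower levels come first (Section~\ref{sec:arrival}).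

\smallskip
\noindent\textbf{More levels.} With three levels, the vertices of the middle level have links of their own. Their coloring is no longer independent of the permutations, and the hues of a heavy color need not be spread out. We must bound how much the links reveal. This is the heart of the proof (Section~\ref{sec:info}).

\smallskip
\noindent\textbf{A factor $S$ at each level.} So far a level forces about $k$ colors. Replace each clique vertex $(A,i)$ by $S$ non-adjacent vertices $(A,r,i)$, $r\in[S]$; the result is called a \emph{component}, and a level now consists of \emph{blocks} of many components. By itself this gains nothing, since the $S$ vertices may share a color. To discourage sharing we add links from $(A,r,i)$ to random components of \emph{its own block}. Suppose $(A,r,i)$ wants to reuse a color $a$ that already occurs in $A$. If $a$ occurs in at least a fraction $\eta=1/S$ of the components of the block, with spread-out hues, then about $S\log S$ links block it. Otherwise the reuse is possible, but such reuses occur in less than a fraction $1/S$ of the components; with at most $S$ of them per component, they amount to at most about one vertex per component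 on average. So a color serves $O(1)$ vertices per component, whereas $kS$ vertices per component want to be served.

What limits $S$? A link set $H$ reveals at most $\log2$ nats about hues. The own-block links of a component thus reveal up to about $kS\cdot S\log S$ nats, while $\pi_A$ has entropy about $k\log k$. We need $S^2\log S$ to be at most a small multiple of $\log k$, which leads to $S$ of order $\sqrt{\log k/\log\log k}$.

\section{The construction}\label{sec:construction}

\subsection{Statement and reduction}

\begin{theorem}\label{thm:dist}
Let $k$ be even and sufficiently large, $S=\bigl\lfloor10^{-3}\sqrt{\log k/\log\log k}\bigr\rfloor$, and let $J$ be an integer with $\log k\le J\le\sqrt k$. There is $n_0\le e^{8J\log J}$ such that for every $n\ge n_0$ there is a distribution on $k$-colorable $n$-vertex graphs for which every deterministic online algorithm uses at least $0.003\,JkS$ colors in expectation over the graph and the arrival order.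
\end{theorem}

\begin{proof}[Proof of Theorem~\ref{thm:main} from Theorem~\ref{thm:dist}]
Let $k'\in\{k,k-1\}$ be even; $k'$-colorable graphs are $k$-colorable. Put $J=\lfloor\log n/(8\log\log n)\rfloor$. We check the hypotheses of Theorem~\ref{thm:dist} for $k'$ and $J$.
\begin{itemize}
\item The function $x/(8\log x)$ increases for $x>e$, and at $x=20\log k\log\log k$ it equals $(2.5-o(1))\log k\ge2\log k$ for large $k$. Hence $J\ge2\log k-1\ge\log k'$. Rounding down a number that is at least $1$ loses at most a factor $2$, so $J\ge\log n/(16\log\log n)$.
\item $J\le\frac18\log n\le\frac18\sqrt k\le\sqrt{k'}$.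
\item $8J\log J\le\frac{\log n}{\log\log n}\cdot\log\log n=\log n$, so $n_0\le n$.
\end{itemize}
A randomized algorithm is a mixture of deterministic ones. Its expected number of colors, averaged over the distribution of Theorem~\ref{thm:dist}, is therefore at least $0.003\,Jk'S(k')$, where $S(k')$ is the value of $S$ for $k'$, and on some graph in the support its expected number of colors is at least this average. Finally, for large $k$ we have $k'\ge k/2$, $S(k')\ge\frac12\,10^{-3}\sqrt{\log k'/\log\log k'}$ and $\log k'/\log\log k'\ge\frac12\log k/\log\log k$. Together with $J\ge\log n/(16\log\log n)$ this gives the bound of Theorem~\ref{thm:main}.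
\end{proof}

From now on $k,S,J$ are as in Theorem~\ref{thm:dist} and $k$ is large.

\subsection{Parameters}

Let
\[
\eta=\tfrac1S,\quad c=\lceil3S\log(100S)\rceil,\quad d=\lceil8S\log k\rceil,\quad M=25S^2J,\quad N=MSJd,\quad Q=\tfrac{JkS}{100}.
\]
A vertex will have $c$ links inside its block and $d$ links to each lower level. There are $M$ components in a block and $N$ children of a block, and $Q$ is the number of colors we want to force. The threshold $\eta$ separates widespread colors from rare ones. The number $c$ is chosen so that a color widespread in the own block escapes blocking with probability well below $1/S$, and $d$ so that a color widespread below escapes with probability at most $k^{-2}$. The size of $M$ is dictated by a union bound in Section~\ref{sec:lucky}, and $N$ by the information bound of Section~\ref{sec:info}: on average, at most one link from the vertex types of a given hue in a block goes to a given child subtree.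

For large $k$ we have $S\ge1$, $d\le9S\log k$, $S^2\le10^{-6}\log k$, and:
\begin{itemize}
\item[(P1)] $\log k\ge40000\,(Sc+4)$. Indeed $Sc\le3S^2\log(100S)+S$, where $3S^2\le3\cdot10^{-6}\frac{\log k}{\log\log k}$ and $\log(100S)\le\frac12\log\log k$. So $40000\cdot3S^2\log(100S)\le0.06\log k$, and $40000(S+4)=O(\sqrt{\log k})$.
\item[(P2)] $3700S^2\le\sqrt k$ and $\log(k+1)\le1.1\log k$.
\item[(P3)] $JS\le k$ and $5SJd\le k$. Since $J\le\sqrt k$, the left sides are at most $\sqrt{k\log k}$ and $45S^2J\log k\le45\sqrt k(\log k)^2$.
\end{itemize}
We shall also use, for integers $0\le t\le k$,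
\begin{equation}\label{eq:falling}
\frac{(k-t)!}{k!}\le\Bigl(\frac ek\Bigr)^t .
\end{equation}
For $t\ge1$ this holds because $\frac{k!}{(k-t)!}=t!\binom kt\ge t!\,(k/t)^t\ge(k/e)^t$, as $t!\ge(t/e)^t$.

\subsection{The random graph}\label{sec:graph}

\textbf{Tree of blocks.} The levels are $1,\dots,J$. There is one root block, at level $J$, and each block at level $j>1$ has $N$ children at level $j-1$. So level $j$ has $B_j=N^{J-j}$ blocks. Each block consists of $M$ \emph{components}.

\smallskip\noindent
\textbf{Types and clones.} A component $A$ has types $(A,r,i)$ with $r\in[S]$ and $i\in[k]$; we call $i$ the \emph{class}. Level $j$ has $T_j=B_jMkS$ types. Each type at level $j$ has $4^{J-j}$ \emph{clones}, and the clones are the vertices. Clones of one type are non-adjacent. If two types are adjacent, all clones of one are adjacent to all clones of the other.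

\smallskip\noindent
\textbf{Hidden hues.} Each component $A$ gets an independent uniform permutation $\pi_A\in S_k$. The \emph{hue} of $v=(A,r,i)$ is $\chi_v=\pi_A(i)$.

\smallskip\noindent
\textbf{Edges inside a component.} $(A,r,i)\sim(A,r',i')$ if and only if $i\ne i'$.

\smallskip\noindent
\textbf{Links.} Let $v=(A,r,i)$ be a type in a block $\beta$ at level $j$. It has $c$ \emph{own links}, whose targets are independent uniform components of $\beta$, and for each $j'<j$ it has $d$ \emph{down links}, whose targets are independent uniform components among those in the level-$j'$ descendants of $\beta$. A link with target $B$ carries a set $H$, a uniform $\frac k2$-subset of $[k]\setminus\{i^*\}$, where $i^*=\pi_B^{-1}(\chi_v)$. It makes $v$ adjacent to all $(B,r',i')$ with $i'\in H$ and $r'\in[S]$; see Figure~\ref{fig:link}. If $B=A$, then $i^*=i$ and the link adds only edges already present.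

\smallskip
The targets are independent of the permutations, and given the permutations and the targets, all sets are independent. We write $\pi$ for all permutations, $\Sigma$ for all targets, $\mathbf H$ for all sets, and $\Lambda=(\Sigma,\mathbf H)$. Finally we add isolated vertices to reach $n$ vertices in total.

\begin{figure}[ht]
\centering
\begin{tikzpicture}[scale=0.85]
\foreach \i in {1,3,6} {\fill[gray!30] (\i-0.32,-0.35) rectangle (\i+0.32,1.35);}
\draw[dashed] (3.68,-0.35) rectangle (4.32,1.35);
\node[circle,draw,inner sep=2pt] (v) at (3.5,3) {$v$};
\foreach \i in {1,3,6} {\draw (v) -- (\i,1); \draw (v) -- (\i,0);}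
\foreach \i in {1,...,6} {\fill (\i,0) circle (2.2pt); \fill (\i,1) circle (2.2pt); \node at (\i,-0.7) {\small $\i$};}
\node at (7.2,0.5) {$B$};
\end{tikzpicture}
\caption{One link from a type $v$ to a component $B$, for $k=6$ and $S=2$. Columns are the classes of $B$, dots its types; edges inside $B$ are not drawn. The link set is $H=\{1,3,6\}$ (shaded), and $v$ is joined to every type in these columns. The dashed column $i^*=4$ is the class of $B$ with the same hue as $v$; it is never in $H$. Any other given column lies in $H$ with probability $\frac{k/2}{k-1}=\frac35$.}
\label{fig:link}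
\end{figure}

\smallskip\noindent
\textbf{$k$-colorability.} Color each clone by its hue. Inside a component, different classes have different hues. For a link, $\pi_B(i')\ne\chi_v$ for $i'\in H$, because $i^*\notin H$.

\smallskip\noindent
\textbf{Size.} The number of clones is $n_0=MkS\sum_{s=0}^{J-1}(4N)^s\le2MkS(4N)^{J-1}$. Here
\[
N=25S^3J^2d\le225S^4J^2\log k\le J^2(\log k)^3\le J^5,
\]
because $225S^4\le(\log k)^2$ and $\log k\le J$. Also $\log(2MkS)=\log(50S^3Jk)\le2\log k\le2J$, as $J\le\sqrt k$. So for large $k$
\[
\log n_0\le2J+J(\log4+5\log J)\le8J\log J .
\]
This estimate is the only place in the proof of Theorem~\ref{thm:dist} where the hypothesis $J\ge\log k$ is needed.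

\section{Random times and good types}\label{sec:arrival}

Give all $n$ vertices independent uniform times in $[0,1]$, almost surely distinct. They induce a uniformly random order. Let $\omega$ denote the collection of all times; it is independent of $(\pi,\Lambda)$.

When a clone arrives, we tell the algorithm its label (block, component, $r$, $i$) and all links of its type, that is, their targets and sets; isolated vertices are announced as such. The edges among arrived vertices are determined by these data, so every algorithm for the original problem can still be run, and it suffices to bound the algorithms that see these data. Fix a deterministic one. Its coloring is a function of $(\omega,\Lambda)$. Name the colors $1,2,\dots$ in order of first use, and let $\mathcal Q$ be the event that at most $Q$ colors are used in total. We shall show that $\Pr[\mathcal Q]\le0.7$.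

Let $b_j=4^{-(J-j)}$ for $0\le j\le J$. A level-$j$ type is \emph{good} if its first clone arrives in $(b_{j-1},b_j]$. It has $1/b_j$ clones and $b_{j-1}=b_j/4$, so
\begin{equation}\label{eq:good}
\Pr[\text{good}]=\Bigl(1-\frac{b_j}4\Bigr)^{1/b_j}-(1-b_j)^{1/b_j}\ge\frac34-\frac1e\ge0.38
\end{equation}
by Bernoulli's inequality and $1-x\le e^{-x}$. For a good type $v$ let $t_v$ be the arrival time, and $\mathrm{col}(v)$ the color, of its first clone. For good types, ``earlier'' refers to $t_v$. Good types of levels $j'<j$ are earlier than all good types of level $j$, so the good types realize the order of Section~\ref{sec:toy}. We only keep track of good types and of their first clones.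

\smallskip\noindent
\textbf{Freshness.} No clone of a good type $v$ arrives before $t_v$. Hence the coloring of everything that arrives before $t_v$ is determined by $\omega$ and the links of the types other than $v$. Given $\pi$, $\omega$ and the links of all other types, the links of $v$ still have the law that Section~\ref{sec:graph} prescribes for the given $\pi$.

\section{Four ways to choose a color}

A component $B$ \emph{uses} the color $a$ if some good type of $B$ has color $a$. Good types of $B$ with the same color have the same class, since different classes are adjacent. Let $i_B(a)$ be the class in which $B$ uses $a$, and $y_B(a)=\pi_B(i_B(a))$ the hue. For a block $\beta$ at level $j$, a color $a$, a hue $y$ and a time $t$ let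
\begin{itemize}
\item $u_\beta(a)$ be the fraction of the components of $\beta$ that use $a$, and $g_\beta(a,y)$ the fraction that use $a$ with $y_B(a)=y$;
\item $f_{\beta,t}(a)$ and $g_{\beta,t}(a,y)$ be the same fractions, counting only uses by good types $w$ with $t_w<t$;
\item $F_\beta(a)=\sum_{j'<j}(\text{average of }u_\gamma(a)\text{ over the level-}j'\text{ descendants }\gamma\text{ of }\beta)$, and $G_\beta(a,y)$ be defined likewise with $g_\gamma(a,y)$.
\end{itemize}
So $F_\beta(a)$ measures how widespread $a$ is below $\beta$, summed over levels; it is $0$ if $j=1$. In Section~\ref{sec:toy} the hues of a heavy color were spread out. This may now fail, so we single out the hues a color favors: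
\[
Y_\beta(a)=\{y:G_\beta(a,y)>\tfrac12F_\beta(a)\}\cup\{y:g_\beta(a,y)\ge\tfrac\eta4\}.
\]
The first set refers to the levels below, the second to the block itself. As $\sum_yG_\beta(a,y)=F_\beta(a)$ and $\sum_yg_\beta(a,y)=u_\beta(a)\le1$,
\begin{equation}\label{eq:Y}
|Y_\beta(a)|\le1+4S\le5S .
\end{equation}

A good type $v$ in a component $A$ of block $\beta$, with $a=\mathrm{col}(v)$, is called
\begin{itemize}
\item \emph{lucky} if $\chi_v\in Y_\beta(a)$;
\item \emph{inherited} if it is not lucky and $F_\beta(a)\ge\eta$;
\item \emph{recycled} if it is not lucky, $F_\beta(a)<\eta$, some earlier good type of $A$ has color $a$, and $f_{\beta,t_v}(a)\ge\eta$;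
\item \emph{cheap} otherwise.
\end{itemize}
A cheap type has $F_\beta(a)<\eta$, and is either a \emph{first use} (no earlier good type of $A$ has color $a$) or a \emph{cheap reuse} (there is one, and $f_{\beta,t_v}(a)<\eta$). Let $\mathcal L_j,\mathcal I_j,\mathcal R_j,\mathcal C_j$ be the sets of lucky, inherited, recycled and cheap types at level $j$. We show that the first three kinds are rare, and that each color accounts for few cheap types.

\section{Inherited and recycled types are rare}

If a type is not lucky, a color that is widespread among the components it may be linked to is likely to be blocked by one of its links, as in Section~\ref{sec:toy}. Down links deal with inherited types, own links with recycled types.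

\begin{lemma}\label{lem:blocked}
$E[|\mathcal I_j|\mathbf 1_{\mathcal Q}]\le0.01\,T_j$ and $E[|\mathcal R_j|]\le0.01\,T_j$.
\end{lemma}

\begin{proof}
Fix a level-$j$ type $v$ in component $A$ of block $\beta$, of class $i$. Condition on $\pi$, on $\omega$ for which $v$ is good, and on the links of all other types. By freshness the links of $v$ still have their original law. Consider a link of $v$ whose target $B$ used $a$ before $t_v$ with $y_B(a)\ne\chi_v$. Then $i_B(a)\ne i^*$, so $i_B(a)\in H$ with probability $\frac{k/2}{k-1}\ge\frac12$. If $i_B(a)\in H$, the first clone of $v$ has an earlier neighbor colored $a$ and cannot receive $a$; we say that the link \emph{blocks} $a$. It suffices to bound by $0.01$ the conditional probabilities that $v$ is inherited and $\mathcal Q$ holds, and that $v$ is recycled; the lemma follows by summing over the $T_j$ types $v$.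

\emph{Inherited types.} If $v$ is inherited with color $a$, then $F_\beta(a)\ge\eta$ and $G_\beta(a,\chi_v)\le\frac12F_\beta(a)$. These quantities concern good types of lower levels, so they are determined before $t_v$, and $a$ was used before $t_v$. Fix a color $a$ with these properties, and let $f_{j'},g_{j'}$ be the level-$j'$ terms of $F_\beta(a)$ and $G_\beta(a,\chi_v)$. All blocks have the same number of components, so a link of $v$ to level $j'$ blocks $a$ with probability at least $\frac12(f_{j'}-g_{j'})$. No link blocks $a$ with probability at most
\[
\prod_{j'<j}\Bigl(1-\frac{f_{j'}-g_{j'}}2\Bigr)^d\le e^{-\frac d2(F_\beta(a)-G_\beta(a,\chi_v))}\le e^{-d\eta/4}\le k^{-2}.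
\]
On $\mathcal Q$ only colors $a\le Q$ occur. By the union bound over these colors, $v$ is inherited and $\mathcal Q$ holds with conditional probability at most $Qk^{-2}=\frac{JS}{100k}\le0.01$, by (P3).

\emph{Recycled types.} If $v$ is recycled with color $a$, an earlier good type of $A$ has color $a$, necessarily in class $i$. So there are fewer than $S$ candidates for $a$, all determined before $t_v$. Since $v$ is not lucky, $g_{\beta,t_v}(a,\chi_v)\le g_\beta(a,\chi_v)<\frac\eta4$. Fix a candidate with $f_{\beta,t_v}(a)\ge\eta$ and $g_{\beta,t_v}(a,\chi_v)<\frac\eta4$; both conditions are determined before $t_v$. Each own link blocks it with probability at least $\frac12(\eta-\frac\eta4)=\frac{3\eta}8$. By the union bound, $v$ is recycled with conditional probability at most $Se^{-3\eta c/8}\le S(100S)^{-9/8}\le0.01$.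
\end{proof}

\section{What the links reveal}\label{sec:info}

It remains to control lucky and cheap types. If many types are lucky, the algorithm's coloring predicts many values of the permutations. We therefore bound the information it has about them.

\subsection{Facts about information}

Entropy $\mathrm{Ent}$ and mutual information $I$ are in nats; all variables in this section are discrete. We use $I(X;Y\,|\,Z)=\mathrm{Ent}(Y|Z)-\mathrm{Ent}(Y|X,Z)\ge0$ and the following standard facts.
\begin{itemize}
\item[(I1)] \emph{Chain rule:} $I(X;Y,Y'|Z)=I(X;Y|Z)+I(X;Y'|Y,Z)$. Hence if $X,Y$ are independent given $Z$, then $I(X;Y'|Z)\le I(X;Y,Y'|Z)=I(X;Y'|Y,Z)$.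
\item[(I2)] \emph{Reference law:} if $U_Z$ is any law depending only on $Z$, then $I(X;Y|Z)\le E\,D_{KL}(P_{Y|X,Z}\,\|\,U_Z)$. Indeed $I(X;Y|Z)=E\,D_{KL}(P_{Y|X,Z}\|P_{Y|Z})$, and the right side exceeds this by $E\,D_{KL}(P_{Y|Z}\|U_Z)\ge0$.
\item[(I3)] \emph{Events:} let $p$ be the probability of an event determined by $(X,Y)$, and $q$ its probability when $X$ is replaced by a copy independent of $Y$. If $q=0$ then $p=0$. If $q>0$, then
\[
p\log\frac1q-\log2\le I(X;Y).
\]
This is trivial for $q=1$. For $0<q<1$, data processing gives $p\log\frac pq+(1-p)\log\frac{1-p}{1-q}\le I(X;Y)$, and $p\log p+(1-p)\log(1-p)\ge-\log2$.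
\end{itemize}

\subsection{The bound}

Let $\pi^{(j)}$ be the collection of the permutations at level $j$, and define $\pi^{>j},\pi^{\le j}$ accordingly. The entropy of $\pi^{(j)}$ is $B_jM\log k!\approx B_jMk\log k$. By (P1), the next lemma says that the links reveal only a small fraction of it.

\begin{lemma}\label{lem:info}
$I(\pi^{(j)};\Lambda)\le B_jMk\,(Sc+3)$.
\end{lemma}

The difficulty lies in the down links. One link set reveals up to $\log2$ nats, because
\begin{equation}\label{eq:half}
\binom{k-1}{k/2}=\tfrac12\binom k{k/2}.
\end{equation}
This simple count suffices for own links: there are $Sc$ of them per class and component, and $Sc$ is much smaller than $\log k$. But a type at level $j\ge2$ has $(j-1)d$ down links, and $d>\log k$, so the count is useless for them. What helps is that a down link compares a hue at level $j$ with hues in a subtree, and the links inside that subtree determine its hues at best up to a common relabeling $\sigma$. A single link whose source has hue $y$ tells us something about $\sigma^{-1}(y)$, hence by itself nothing about $y$. One learns something substantial only from links that go from types of the same hue into the \emph{same} child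 subtree, and there are so many subtrees that such coincidences are few.

\begin{proof}
As $\Sigma$ is independent of $\pi$, (I1) gives $I(\pi^{(j)};\Lambda)=I(\pi^{(j)};\mathbf H|\Sigma)$. Since $\pi^{(j)}$ and $\pi^{>j}$ are independent given $\Sigma$, (I1) also gives
\[
I(\pi^{(j)};\mathbf H|\Sigma)\le I(\pi^{(j)};\mathbf H|\Sigma,\pi^{>j}).
\]
Links never go to a higher level. So $\mathbf H$ splits into three groups, the sets carried by
\begin{itemize}
\item $\mathbf H_1$: own links at level $j$, and links from levels $>j$ to levels $\le j$;
\item $\mathbf H_2$: links from level $j$ to levels $<j$, and links inside levels $<j$;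
\item $\mathbf H_3$: links inside levels $>j$.
\end{itemize}
The law of $\mathbf H_3$ given $(\pi,\Sigma)$ depends only on $(\pi^{>j},\Sigma)$, and all sets are independent given $(\pi,\Sigma)$. Hence, given $(\pi^{>j},\Sigma)$, the group $\mathbf H_3$ is independent of $(\pi^{\le j},\mathbf H_1,\mathbf H_2)$ and may be dropped. By the chain rule,
\begin{equation}\label{eq:split}
I(\pi^{(j)};\mathbf H|\Sigma,\pi^{>j})=I(\pi^{(j)};\mathbf H_2|\Sigma,\pi^{>j})+I(\pi^{(j)};\mathbf H_1|\mathbf H_2,\Sigma,\pi^{>j}).
\end{equation}

\smallskip
\noindent\emph{The term with $\mathbf H_1$: counting.} Let $m$ be the number of links in $\mathbf H_1$; it is deterministic. The term is at most $I(\pi^{\le j};\mathbf H_1|\mathbf H_2,\Sigma,\pi^{>j})$. The entropy of $\mathbf H_1$ is at most $m\log\binom k{k/2}$, and given $(\pi,\Sigma,\mathbf H_2)$ it is $m\log\binom{k-1}{k/2}$. By \eqref{eq:half} the term is at most $m\log2$. There are $B_jMkSc$ own links at level $j$. Levels $>j$ contain at most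
\[
MkS\sum_{s>j}B_jN^{-(s-j)}\le\frac{2B_jMkS}N
\]
types, each with at most $Jd$ down links. These are at most $2B_jMkSJd/N=2B_jk$ links, by the choice of $N$. So
\begin{equation}\label{eq:first}
I(\pi^{(j)};\mathbf H_1|\mathbf H_2,\Sigma,\pi^{>j})\le\log2\,(B_jMkSc+2B_jk).
\end{equation}

\smallskip
\noindent\emph{The term with $\mathbf H_2$: splitting by subtrees.} For $j=1$ there are no links in $\mathbf H_2$. Let $j\ge2$. As $\pi^{>j}$ is independent of $(\pi^{(j)},\mathbf H_2)$ given $\Sigma$, the term equals $I(\pi^{(j)};\mathbf H_2|\Sigma)$. For a level-$(j-1)$ block $\gamma$ with parent $\beta$, let $\mathcal T_\gamma$ be the subtree of $\gamma$, including $\gamma$. Let $D_\gamma$ be the sets of the links from $\beta$ into $\mathcal T_\gamma$, and $R_\gamma$ the sets of the links with source in $\mathcal T_\gamma$; their targets lie in $\mathcal T_\gamma$ as well. Then $\mathbf H_2$ consists of the pairs $X_\gamma=(D_\gamma,R_\gamma)$. Let $\pi^\beta$ be the permutations in $\beta$. Given $\Sigma$ and $\pi^{(j)}$, the $X_\gamma$ are independent, and the law of $X_\gamma$ depends on $\pi^{(j)}$ only through $\pi^\beta$. Therefore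
\[
\mathrm{Ent}(\mathbf H_2|\Sigma)\le\sum_\gamma\mathrm{Ent}(X_\gamma|\Sigma),\qquad
\mathrm{Ent}(\mathbf H_2|\Sigma,\pi^{(j)})=\sum_\gamma\mathrm{Ent}(X_\gamma|\Sigma,\pi^\beta),
\]
where $\beta$ is the parent of $\gamma$ in each term, and $I(\pi^{(j)};\mathbf H_2|\Sigma)\le\sum_\gamma I(\pi^\beta;D_\gamma,R_\gamma|\Sigma)$.

\smallskip
\noindent\emph{A common relabeling.} Fix $\gamma$. Realize the permutations in $\mathcal T_\gamma$ as $\pi_B=\sigma\tilde\pi_B$, with $\sigma$ and all $\tilde\pi_B$ independent and uniform in $S_k$, and independent of $\Sigma$ and of all permutations outside $\mathcal T_\gamma$; write $\tilde\pi$ for the collection of the $\tilde\pi_B$. The joint law of all permutations is unchanged. The sets are drawn, as before, given the permutations and $\Sigma$. A link inside $\mathcal T_\gamma$ from $(C,r,i)$ to $B$ has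
\[
i^*=\pi_B^{-1}\pi_C(i)=\tilde\pi_B^{-1}\tilde\pi_C(i),
\]
which does not involve $\sigma$. So given $(\tilde\pi,\Sigma)$, $R_\gamma$ is independent of $(\pi^\beta,\sigma,D_\gamma)$. Since $\pi^\beta$ and $\tilde\pi$ are independent given $\Sigma$, (I1) yields
\[
I(\pi^\beta;D_\gamma,R_\gamma|\Sigma)\le I(\pi^\beta;D_\gamma,R_\gamma|\tilde\pi,\Sigma)=I(\pi^\beta;D_\gamma|\tilde\pi,\Sigma).
\]
In words: we hand out everything about the hues inside the subtree except $\sigma$, and then the links inside it say nothing more.

\smallskip
\noindent\emph{Second moment.} Let $U$ be the law under which the sets in $D_\gamma$ are independent uniform $\frac k2$-subsets of $[k]$. By (I2),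
\begin{equation}\label{eq:KL}
I(\pi^\beta;D_\gamma|\tilde\pi,\Sigma)\le E\,D_{KL}(P\,\|\,U),\qquad P=P(D_\gamma\,|\,\pi^\beta,\tilde\pi,\Sigma).
\end{equation}
Fix $\pi^\beta,\tilde\pi,\Sigma$; then $\sigma$ is still uniform. By \eqref{eq:half} the density of $P$ with respect to $U$ is
\[
\frac{dP}{dU}=E_\sigma\prod_{\text{links}}2\cdot\mathbf 1[i^*_\sigma\notin H],\qquad i^*_\sigma=\tilde\pi_B^{-1}\sigma^{-1}(\chi_v)\ \text{ for a link from }v\text{ to }B ,
\]
where the product is over the links from $\beta$ into $\mathcal T_\gamma$. By Jensen's inequality $D_{KL}(P\|U)=E_P\log\frac{dP}{dU}\le\log E_U\bigl[(\frac{dP}{dU})^2\bigr]$. Write the square with an independent copy $\sigma'$ of $\sigma$. For a uniform $\frac k2$-subset $H$ of $[k]$,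
\[
4\Pr[i,i'\notin H]=\begin{cases}2,&i=i',\\[2pt] \dfrac{4\cdot\frac k2(\frac k2-1)}{k(k-1)}=\dfrac{k-2}{k-1}\le1,&i\ne i',\end{cases}
\]
and $i^*_\sigma=i^*_{\sigma'}$ if and only if $\sigma^{-1}(\chi_v)=\sigma'^{-1}(\chi_v)$, that is, $\chi_v$ is a fixed point of the uniform permutation $\sigma'\sigma^{-1}$. Let $n_y$ be the number of links from $\beta$ into $\mathcal T_\gamma$ whose source has hue $y$, and let $\mathrm{Fix}$ be the set of fixed points of $\sigma'\sigma^{-1}$. A given set $T$ lies in $\mathrm{Fix}$ with probability $(k-|T|)!/k!$. Expanding $2^{n_y}=1+(2^{n_y}-1)$ and using \eqref{eq:falling},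
\[
E_U\Bigl[\Bigl(\frac{dP}{dU}\Bigr)^2\Bigr]\le E_{\sigma,\sigma'}\prod_{y\in\mathrm{Fix}}2^{n_y}
=\sum_{T\subseteq[k]}\frac{(k-|T|)!}{k!}\prod_{y\in T}(2^{n_y}-1)
\le\prod_{y\in[k]}\Bigl(1+\frac ek(2^{n_y}-1)\Bigr).
\]
Hence $D_{KL}(P\|U)\le\frac ek\sum_y(2^{n_y}-1)$.

\smallskip
\noindent\emph{Averaging over the targets.} For each hue $y$ there are exactly $MS$ types of $\beta$ with this hue: in each component, the $S$ types of one class. Each has $(j-1)d$ down links, and each of these lands in $\mathcal T_\gamma$ independently with probability $1/N$. The targets are independent of $\pi^\beta$ and $\tilde\pi$, so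
\[
E_\Sigma\,2^{n_y}\le\Bigl(1+\frac1N\Bigr)^{MSJd}\le e^{MSJd/N}=e .
\]
By \eqref{eq:KL}, the block $\gamma$ contributes at most $e(e-1)<5$ nats. There are $NB_j$ such blocks, and $5N=5MSJd\le Mk$ by (P3). So $I(\pi^{(j)};\mathbf H_2|\Sigma)\le5NB_j\le B_jMk$.

Together with \eqref{eq:split} and \eqref{eq:first}, $I(\pi^{(j)};\Lambda)\le\log2\,(B_jMkSc+2B_jk)+B_jMk\le B_jMk(Sc+3)$.
\end{proof}

\section{Lucky types are rare}\label{sec:lucky}

A color $a$ has at most $5S$ favored hues in a block $\beta$. If the permutations were independent of the coloring, a given type would be lucky for a \emph{prescribed} list of favored hues with probability at most $5S/k$. The lists are not prescribed, but a union bound over all possible lists is affordable if $M$ is large enough. Lemma~\ref{lem:info} then transfers the estimate to the actual joint law.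

\begin{lemma}\label{lem:lucky}
$E[|\mathcal L_j|\mathbf 1_{\mathcal Q}]\le0.02\,T_j$.
\end{lemma}

\begin{proof}
Fix $\omega$; everything below is conditional on it. Since $\omega$ is independent of $(\pi,\Lambda)$, Lemma~\ref{lem:info} still applies. Let $\mathcal E$ be the event that there are maps $Y_\beta$, one for each level-$j$ block $\beta$, from $\{1,\dots,\lfloor Q\rfloor\}$ to subsets of $[k]$ of size at most $5S$, such that at least $0.01B_jMk$ pairs $(A,i)$ of a level-$j$ component and a class \emph{count}. Here $(A,i)$, with $A$ in block $\beta$, counts if for some $r$ the type $(A,r,i)$ is good, has color at most $Q$, and $\pi_A(i)\in Y_\beta(\mathrm{col}(A,r,i))$. Each pair carries $S$ types, $T_j=B_jMkS$, and on $\mathcal Q$ all colors are at most $Q$. Taking the true sets $Y_\beta(a)$ and recalling \eqref{eq:Y}, we see that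
\[
\mathcal Q\cap\{|\mathcal L_j|\ge0.01\,T_j\}\subseteq\mathcal E .
\]
As the coloring is a function of $\Lambda$ (for the fixed $\omega$), $\mathcal E$ is determined by $\pi^{(j)}$ and $\Lambda$. Let $p$ be its probability, and $q$ its probability when $\pi^{(j)}$ is replaced by a copy independent of $\Lambda$.

\smallskip
\noindent\emph{Bounding $q$.} There are at most $(k+1)^{5SQB_j}$ choices of maps. Fix the maps and $\Lambda$. For each pair $(A,i)$ there are at most $S\cdot5S=5S^2$ values of $\pi_A(i)$ for which it counts. A given set of $h$ pairs, $h_A$ of them in component $A$, all count with probability at most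
\[
\prod_A(5S^2)^{h_A}\frac{(k-h_A)!}{k!}\le\Bigl(\frac{5eS^2}k\Bigr)^h
\]
by \eqref{eq:falling}. Let $h=\lceil0.01B_jMk\rceil$. Since $\binom{B_jMk}h\le(eB_jMk/h)^h\le(100e)^h$ and $500e^2<3700$, (P2) gives
\[
q\le(k+1)^{5SQB_j}\Bigl(\frac{3700S^2}k\Bigr)^h\le(k+1)^{5SQB_j}k^{-h/2}.
\]
Now $5SQ\log(k+1)\le0.055\,kS^2J\log k\le0.0025\,Mk\log k$, because $0.0025M=0.0625S^2J$; this is where the size of $M$ is used. Also $\frac h2\log k\ge0.005\,B_jMk\log k$. Hence $\log\frac1q\ge0.0025\,B_jMk\log k$ (if $q>0$).

\smallskip
\noindent\emph{Bounding $p$.} If $q=0$ then $p=0$. Otherwise (I3), Lemma~\ref{lem:info} and (P1) give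
\[
p\le\frac{B_jMk(Sc+3)+\log2}{0.0025\,B_jMk\log k}\le\frac{400\,(Sc+4)}{\log k}\le0.01 .
\]
So, given $\omega$, $E[|\mathcal L_j|\mathbf 1_{\mathcal Q}]\le0.01\,T_j+p\,T_j\le0.02\,T_j$. Average over $\omega$.
\end{proof}

\section{Each color pays for few cheap types}

We count cheap types at level $j$ per component, that is, divided by $B_jM$. The next lemma says that a color serves on average at most $4$ cheap types per component, \emph{summed over all levels}, whereas each level has $kS$ types per component.

\begin{lemma}\label{lem:cheap}
Almost surely,
\[
\sum_{j=1}^J\frac{|\mathcal C_j|}{B_jM}\le4\cdot(\text{number of colors used}).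
\]
\end{lemma}

\begin{proof}
Fix the outcome and a color $a$. For a block $\beta$ let $X_\beta$ be the fraction of its components that contain a cheap type colored $a$, and $Z_\beta$ the fraction that contain a cheap reuse colored $a$. Then $Z_\beta\le X_\beta\le u_\beta(a)$, and
\begin{equation}\label{eq:XF}
X_\beta>0\ \Longrightarrow\ F_\beta(a)<\eta .
\end{equation}
Moreover, if $Z_\beta>0$ then $Z_\beta<\eta$. Indeed, let $t^*$ be the latest time $t_v$ of a cheap reuse $v$ of $a$ in $\beta$. Every component with a cheap reuse of $a$ used $a$ before that reuse, hence before $t^*$. So $Z_\beta\le f_{\beta,t^*}(a)<\eta$.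

A component contains at most one first use of $a$. It has at most $S$ good types colored $a$, as these lie in one class. So the number of cheap types colored $a$ in $\beta$ is at most $M(X_\beta+SZ_\beta)$.

To sum over levels, take a random path $\beta_J,\beta_{J-1},\dots,\beta_1$ from the root to a leaf block, choosing a uniform child at each step. Then $\beta_j$ is uniform among the $B_j$ blocks of level $j$, and for a level-$j$ block $\beta$
\[
F_\beta(a)=E\Bigl[\sum_{j'<j}u_{\beta_{j'}}(a)\,\Big|\,\beta_j=\beta\Bigr],
\]
where $E$ now refers to the path only. The color $a$ contributes at most $E\sum_j(X_{\beta_j}+SZ_{\beta_j})$ to the left side of the lemma.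

Let $\tau$ be the highest level with $X_{\beta_\tau}>0$, if there is one. Whether $\tau=j$ is determined by $\beta_J,\dots,\beta_j$. So, given the path down to $\beta_\tau$, the expectation of $\sum_{j<\tau}X_{\beta_j}\le\sum_{j<\tau}u_{\beta_j}(a)$ is at most $F_{\beta_\tau}(a)<\eta$ by \eqref{eq:XF}. As $X_{\beta_\tau}\le1$, we get $E\sum_jX_{\beta_j}\le1+\eta$.

For $Z$, let $\tau'$ be the highest level with $Z_{\beta_{\tau'}}>0$, if there is one. Then $Z_{\beta_{\tau'}}<\eta$. Also $X_{\beta_{\tau'}}>0$, so $F_{\beta_{\tau'}}(a)<\eta$, and given the path down to $\beta_{\tau'}$ the expectation of $\sum_{j<\tau'}Z_{\beta_j}\le\sum_{j<\tau'}u_{\beta_j}(a)$ is less than $\eta$. So $E\sum_jZ_{\beta_j}\le2\eta$.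

Altogether $a$ contributes at most $1+\eta+2S\eta=3+\eta\le4$. Sum over the colors.
\end{proof}

\section{Conclusion of the proof}

\begin{proof}[Proof of Theorem~\ref{thm:dist}]
Let $\mathcal G_j$ be the set of good types at level $j$, which is the disjoint union of $\mathcal L_j,\mathcal I_j,\mathcal R_j,\mathcal C_j$. By \eqref{eq:good} and $|\mathcal G_j|\le T_j$,
\[
E[|\mathcal G_j|\mathbf 1_{\mathcal Q}]\ge T_j\,(0.38-\Pr[\mathcal Q^c]).
\]
Divide by $B_jM$, where $T_j/(B_jM)=kS$, and sum over $j$. On $\mathcal Q$ at most $Q$ colors are used, so Lemmas~\ref{lem:blocked}, \ref{lem:lucky} and~\ref{lem:cheap} give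
\[
JkS\,(0.38-\Pr[\mathcal Q^c])\le\sum_j\frac{E\bigl[(|\mathcal L_j|+|\mathcal I_j|+|\mathcal R_j|+|\mathcal C_j|)\mathbf 1_{\mathcal Q}\bigr]}{B_jM}\le0.04\,JkS+4Q=0.08\,JkS .
\]
So $\Pr[\mathcal Q^c]\ge0.3$. On $\mathcal Q^c$ more than $Q$ colors are used, hence the expected number of colors is at least $0.3\,Q=0.003\,JkS$. The isolated vertices change nothing: their times are part of $\omega$, they have no links, and $\mathcal Q$ refers to all colors used.
\end{proof}

With the reduction in Section~\ref{sec:construction} this proves Theorem~\ref{thm:main}, and with Corollary~\ref{cor:main} the conjecture is disproved.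

\begin{thebibliography}{1}
\bibitem{YY} Hirotaka Yoneda, Masataka Yoneda, ``Online Graph Coloring with Random Arrivals'', arXiv:2610.23824 (2026).
\end{thebibliography}

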